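\title{Minimal surfaces in the three-sphere with an umbilic point are not algebraic}

\begin{abstract}
We show that a connected minimal surface in the round three-sphere that is not totally geodesic and has an umbilic point is not algebraic: every real polynomial that vanishes on it vanishes on the whole sphere. Consequently no closed embedded minimal surface of genus greater than one is algebraic. The proof complexifies the surface. If the surface were algebraic, the null curve through the umbilic point would be an algebraic curve, and it would carry a family of equations $\psi''=(U+E)\psi$ whose solutions are single valued for every $E$ and meromorphic for $E=\pm i/2$. No compact Riemann surface carries such a family.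
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $\mathbb S^3=\{x\in\mathbb R^4:|x|=1\}$ be the round unit sphere. A subset $\Sigma\subset\mathbb S^3$ is \emph{algebraic} if some real polynomial $P\in\mathbb R[x_1,x_2,x_3,x_4]$ vanishes on $\Sigma$ but does not vanish identically on $\mathbb S^3$. Otherwise $\Sigma$ is \emph{non-algebraic}; this means that $\Sigma$ is Zariski dense in $\mathbb S^3$. A surface is \emph{closed} if it is compact, connected and without boundary, and we call an immersed surface algebraic if its image is. On a minimal surface in $\mathbb S^3$ the four coordinate functions are eigenfunctions of the Laplacian, $\Delta x_i=-2x_i$, and the surface is algebraic exactly when they satisfy a polynomial relation that does not already hold on the sphere.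

The simplest minimal surfaces are algebraic. A great sphere is the zero set of a linear form, and the Clifford torus is the zero set of $x_1^2+x_2^2-\frac12$. There are also infinitely many immersed examples.

\begin{example}\label{ex:lawson}
For integers $m,l\ge1$ consider Lawson's minimal surfaces
\[
f(x,y)=(\cos mx\cos y,\ \sin mx\cos y,\ \cos lx\sin y,\ \sin lx\sin y),
\]
which are immersed tori or Klein bottles. The vectors $f_x,f_y$ are orthogonal and nonzero, $f_{yy}=-f$, and $f_{xx}$ lies in the span of $f$ and $f_y$; so both diagonal entries of the second fundamental form vanish, which confirms minimality. On the image $(x_1+ix_2)^l(x_3-ix_4)^m=\cos^ly\,\sin^my$ is real. Hence $P=\operatorname{Im}\big[(x_1+ix_2)^l(x_3-ix_4)^m\big]$ vanishes there, while $P=2^{-(l+m)/2}\sin l\theta$ at the point $(\cos\theta,\sin\theta,1,0)/\sqrt2$ of $\mathbb S^3$.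
\end{example}

In higher genus, it is known that every Lawson surface $\xi_{k,l}$ of genus $kl>1$ is non-algebraic. The following question comes from the paper \cite{HH} of L.~Heller and S.~Heller on these surfaces.

\medskip\noindent\textbf{Question.} \emph{Does there exist a closed embedded minimal surface in $\mathbb S^3$ of genus greater than one that is algebraic?}\medskip

One local feature is forced by genus greater than one: the surface has umbilic points, that is, points where the two principal curvatures agree. On a minimal surface these are the points where the second fundamental form vanishes. Euclidean space gives no reason to regard them as an obstruction.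

\begin{example}\label{ex:euclid}
Let $m\ge2$ and $f=\operatorname{Re}\Phi:\mathbb C\to\mathbb R^3$, where $\Phi(0)=0$ and $\Phi'=(1-z^{2m},\,i(1+z^{2m}),\,2z^m)$. The sum of the squares of the components of $\Phi'$ is zero and $|\Phi'|^2=2(1+|z|^{2m})^2$, so $f$ is a conformal harmonic immersion, hence minimal. At $z=0$ the tangent plane is horizontal and the height $\frac2{m+1}\operatorname{Re}z^{m+1}$ vanishes to order at least three, so $0$ is an umbilic point of a surface that is not a plane. The three components of $f$ are polynomials in two real variables, so they satisfy a nontrivial polynomial relation.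
\end{example}

In the sphere, by contrast, a single umbilic point rules out every polynomial relation.

\begin{theorem}\label{thm:main}
Let $f:\Sigma\to\mathbb S^3$ be a minimal immersion of a connected surface that is not totally geodesic and has at least one umbilic point. Then every real polynomial vanishing on $f(\Sigma)$ vanishes identically on $\mathbb S^3$.
\end{theorem}

The theorem is local. It uses neither embeddedness nor compactness, and it applies to any connected piece of the surface that contains the umbilic point. Great spheres show that totally geodesic surfaces must be excluded, and the Clifford torus, which has no umbilic points, shows that the umbilic point is needed. The answer to the Question is therefore no.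

\begin{corollary}\label{cor:answer}
Every closed orientable immersed minimal surface of genus $g>1$ in $\mathbb S^3$ is non-algebraic. In particular, no closed embedded minimal surface of genus greater than one is algebraic. The same holds for every closed immersed minimal surface with negative Euler characteristic, orientable or not.
\end{corollary}

\begin{corollary}\label{cor:class}
For a closed embedded minimal surface $\Sigma\subset\mathbb S^3$ the following are equivalent: \textup{(i)} $\Sigma$ is algebraic; \textup{(ii)} the genus of $\Sigma$ is at most one; \textup{(iii)} $\Sigma$ is a great sphere or is congruent to the Clifford torus.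
\end{corollary}

The proof of Theorem~\ref{thm:main} runs as follows. A minimal surface is real analytic, so near the umbilic point we may treat $z$ and $\bar z$ as independent complex variables $\zeta$ and $\omega$ (Section~\ref{sec:complex}). The result is a complex surface in the quadric $\{x\cdot x=1\}\subset\mathbb C^4$ with two foliations by null curves, $\zeta=\mathrm{const}$ and $\omega=\mathrm{const}$. The Hopf differential becomes $\zeta^kd\zeta^2$ with $k\ge1$, so the umbilic point grows into a whole leaf $\{\zeta=0\}$. Suppose that the surface is algebraic. Then this leaf is a component of the zero set of a rational tensor, hence an algebraic curve, and a finite cover of it compactifies to a compact Riemann surface $C$ with a meromorphic $1$-form $dw$ (Section~\ref{sec:leaf}). The moving frame along the leaf is governed by the equation $\psi''=(U+E)\psi$, $'=d/dw$, at the two values $E=\pm i/2$ (Section~\ref{sec:frame}). The Gauss equation makes the monodromy of this family, for every $E$, evolve by conjugation as one moves to nearby leaves, and the factor $\zeta^k$ forces it to be trivial (Section~\ref{sec:monodromy}). These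 two properties contradict each other on a compact Riemann surface. We prove this first, in Section~\ref{sec:obstruction}, because it tells us what to extract from the geometry. Section~\ref{sec:end} completes the proof, and Section~\ref{sec:hyperbolic} treats hyperbolic space.

\section{Structure equations and complexification}\label{sec:complex}

Let $x\cdot y=\sum x_iy_i$ be the complex bilinear form on $\mathbb C^4$, and let $\mathcal Q=\{x\in\mathbb C^4:x\cdot x=1\}$, an irreducible variety of dimension three that contains $\mathbb S^3$. A vector $x$ is \emph{null} if $x\cdot x=0$. We need the structure equations both on the real surface and on complex surfaces, so in the next lemma the subscripts $u,v$ denote either the partial derivatives of holomorphic functions of $(u,v)$, or the operators $\partial_z,\partial_{\bar z}$ acting on smooth functions of $z$.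

\begin{lemma}\label{lem:structure}
Let $f,n$ be $\mathbb C^4$-valued functions with
\begin{equation}\label{eq:frame}
\begin{gathered}
f\cdot f=n\cdot n=1,\qquad f\cdot n=n\cdot f_u=n\cdot f_v=0,\\
f_u\cdot f_u=f_v\cdot f_v=0,\qquad f_u\cdot f_v=e^H,\qquad f_{uv}\cdot n=0,
\end{gathered}
\end{equation}
and put $q_1=f_{uu}\cdot n$, $q_2=f_{vv}\cdot n$. Then $f,f_u,f_v,n$ is a basis of $\mathbb C^4$ at every point, and
\begin{gather*}
f_{uu}=H_uf_u+q_1n,\qquad f_{vv}=H_vf_v+q_2n,\qquad f_{uv}=-e^Hf,\\
n_u=-q_1e^{-H}f_v,\qquad n_v=-q_2e^{-H}f_u,\\
(q_1)_v=(q_2)_u=0,\qquad H_{uv}=-e^H+q_1q_2e^{-H}.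
\end{gather*}
\end{lemma}

\begin{proof}
Differentiating $f\cdot f=1$ gives $f\cdot f_u=f\cdot f_v=0$. So the Gram matrix of $f,f_u,f_v,n$ is invertible, and every vector $X$ equals
\[
(X\cdot f)f+e^{-H}(X\cdot f_v)f_u+e^{-H}(X\cdot f_u)f_v+(X\cdot n)n .
\]
The products needed come from differentiating \eqref{eq:frame}. For $X=f_{uv}$: $X\cdot f=-f_u\cdot f_v=-e^H$, $X\cdot f_u=\frac12(f_u\cdot f_u)_v=0$, $X\cdot f_v=0$, $X\cdot n=0$. For $X=f_{uu}$: $X\cdot f=-f_u\cdot f_u=0$, $X\cdot f_u=0$, $X\cdot f_v=(e^H)_u-f_u\cdot f_{uv}=H_ue^H$. For $X=n_u$: $X\cdot f=-n\cdot f_u=0$, $X\cdot n=0$, $X\cdot f_u=-q_1$, $X\cdot f_v=-n\cdot f_{uv}=0$. Exchanging $u$ and $v$ gives the remaining two formulas. Finally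
\[
(f_{uu})_v=-H_ue^Hf+(H_{uv}-q_1q_2e^{-H})f_u+(q_1)_vn,\qquad (f_{uv})_u=-H_ue^Hf-e^Hf_u,
\]
and comparing coefficients gives $(q_1)_v=0$ and the last equation; $(q_2)_u=0$ follows by symmetry.
\end{proof}

Let $f:\Sigma\to\mathbb S^3$ be an immersion, $z$ a local conformal coordinate and $n$ a local unit normal, tangent to $\mathbb S^3$. Conformality means $f_z\cdot f_z=0$; the metric is $2e^hdz\,d\bar z$ with $e^h=f_z\cdot f_{\bar z}>0$, and the second fundamental form is $q\,dz^2+2(f_{z\bar z}\cdot n)dz\,d\bar z+\bar q\,d\bar z^2$ with $q=f_{zz}\cdot n$. Thus $f$ is minimal if and only if $f_{z\bar z}\cdot n=0$, and then \eqref{eq:frame} holds with $q_1=q$, $q_2=\bar q$. By Lemma~\ref{lem:structure} the \emph{Hopf differential} $Q=q\,dz^2$ is holomorphic. Its zeros are the umbilic points, and $f$ is totally geodesic if and only if $Q\equiv0$. Moreover $f$ solves the elliptic system $f_{z\bar z}=-(f_z\cdot f_{\bar z})f$, whose nonlinearity is a polynomial, so $f$ is real analytic in $z$; then so is $n$.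

A quadratic differential in one variable has a normal form at a zero, which is almost unique. The uniqueness will matter in Section~\ref{sec:leaf}.

\begin{lemma}\label{lem:normalform}
Let $c(y)$ be holomorphic near $0\in\mathbb C$ with a zero of order exactly $k\ge0$ at $0$. There is a holomorphic coordinate $\zeta(y)$ with $\zeta(0)=0$ and $c\,dy^2=\zeta^kd\zeta^2$, and it is unique up to multiplication by a $(k+2)$-th root of unity.
\end{lemma}

\begin{proof}
Write $c=y^kv^2$ with $v=\sum v_jy^j$, $v_0\ne0$, and $\zeta=yu(y)$ with $u(0)\neq0$. The condition is $u^k(u+yu_y)^2=v^2$. If $\varphi=\sum\varphi_jy^j$ is a branch of $u^{(k+2)/2}$, then $\varphi+\frac2{k+2}y\varphi_y=(\varphi/u)(u+yu_y)$, so the condition reads $\varphi+\frac2{k+2}y\varphi_y=\pm v$, that is, $\varphi_j=\pm\frac{k+2}{k+2+2j}v_j$. This series converges and $\varphi_0\neq0$. Hence the solutions $u$ are exactly the $(k+2)$-th roots of the uniquely determined unit $\varphi^2$.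
\end{proof}

Theorem~\ref{thm:main} follows from a statement about complex surfaces. Let $\Delta\subset\mathbb C$ be a disc about $0$.

\begin{theorem}\label{thm:complex}
Let $f,n:\Delta\times\Delta\to\mathbb C^4$ be holomorphic in $(\zeta,\omega)$ with
\begin{itemize}
\item $f\cdot f=n\cdot n=1$, $f\cdot n=0$, $n\cdot f_\zeta=n\cdot f_\omega=0$;
\item $f_\zeta\cdot f_\zeta=f_\omega\cdot f_\omega=0$, and $f_\zeta\cdot f_\omega=e^h$ nowhere zero;
\item $f_{\zeta\omega}\cdot n=0$, $f_{\zeta\zeta}\cdot n=\zeta^k$ with $k\ge1$, and $q:=f_{\omega\omega}\cdot n\not\equiv0$.
\end{itemize}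
Then every polynomial vanishing on $f(\Delta^2)$ vanishes on $\mathcal Q$.
\end{theorem}

\begin{proof}[Proof of Theorem~\ref{thm:main} from Theorem~\ref{thm:complex}]
On each connected chart $Q$ either vanishes identically or has isolated zeros. So the set of points near which $Q\equiv0$ is open and closed in $\Sigma$, and it is empty because $f$ is not totally geodesic. Hence $Q$ has a zero of finite order $k\ge1$ at the umbilic point, and by Lemma~\ref{lem:normalform} there is a conformal coordinate $z=x+iy$ centered there with $f_{zz}\cdot n=z^k$ and $f_{\bar z\bar z}\cdot n=\bar z^k$. Substituting $x=(\zeta+\omega)/2$, $y=(\zeta-\omega)/2i$ in the power series of $f$ and $n$ extends them to holomorphic functions of $(\zeta,\omega)$ near $0$; on the real surface $\{\omega=\bar\zeta\}$ the derivatives $\partial_\zeta,\partial_\omega$ restrict to $\partial_z,\partial_{\bar z}$. A holomorphic function $G(\zeta,\omega)$ that vanishes for $\omega=\bar\zeta$ vanishes identically, because $\partial_\zeta^a\partial_\omega^bG(0,0)=\partial_z^a\partial_{\bar z}^b\,G(z,\bar z)|_{z=0}=0$. So the real identities extend, and the hypotheses of Theorem~\ref{thm:complex}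 hold on a small bidisc with $q=\omega^k$. If $P$ vanishes on $f(\Sigma)$, then $P(f(\zeta,\omega))\equiv0$ for the same reason, so $P=0$ on $\mathcal Q\supset\mathbb S^3$.
\end{proof}

\begin{proof}[Proof of Corollary~\ref{cor:answer}]
Let $\Sigma$ be orientable of genus $g>1$. The orientation and the induced metric make $\Sigma$ a compact Riemann surface and give a global unit normal, so $Q$ is a global holomorphic quadratic differential. If $Q\equiv0$, then $n$ is constant by Lemma~\ref{lem:structure}, and $f$ is a local diffeomorphism from the compact surface $\Sigma$ to the great sphere orthogonal to $n$, hence a covering of $S^2$; this forces $g=0$. So $Q\not\equiv0$, and $Q$ has $4g-4>0$ zeros counted with multiplicity. Theorem~\ref{thm:main} applies. Closed embedded surfaces in $\mathbb S^3$ are orientable. If $\Sigma$ is non-orientable with $\chi(\Sigma)<0$, its orientation double cover has the same image and Euler characteristic $2\chi(\Sigma)<0$, hence genus greater than one.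
\end{proof}

\begin{proof}[Proof of Corollary~\ref{cor:class}]
The implication (i)$\Rightarrow$(ii) is Corollary~\ref{cor:answer}. The implication (ii)$\Rightarrow$(iii) consists of Almgren's theorem, that immersed minimal spheres in $\mathbb S^3$ are great spheres, and Brendle's theorem, that embedded minimal tori in $\mathbb S^3$ are congruent to the Clifford torus. For (iii)$\Rightarrow$(i) use a linear form, or $x_1^2+x_2^2-\frac12$ composed with a rotation.
\end{proof}

\section{An obstruction on compact Riemann surfaces}\label{sec:obstruction}

Let $C$ be a compact connected Riemann surface and $C^\circ\subset C$ the complement of a finite set of \emph{punctures}. Let $dw$ be a meromorphic $1$-form on $C$ that is holomorphic and nowhere zero on $C^\circ$; the primitive $w$ exists only locally. For a function $\psi$ put $\psi'=d\psi/dw$. This operation preserves the holomorphic functions on $C^\circ$ and the meromorphic functions on $C$. Let $U$ be holomorphic on $C^\circ$, and for $E\in\mathbb C$ consider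
\begin{equation}\label{eq:schr}
\psi''=(U+E)\psi .
\end{equation}

\begin{proposition}\label{prop:obstruction}
The following two properties cannot both hold.
\begin{itemize}
\item[(A)] For every $E\in\mathbb C$, equation \eqref{eq:schr} has a solution $\psi\not\equiv0$ that is holomorphic (and single valued) on $C^\circ$.
\item[(B)] For two different values of $E$, equation \eqref{eq:schr} has a solution $\psi\not\equiv0$ that is meromorphic on $C$.
\end{itemize}
\end{proposition}

The case $U=0$ shows the mechanism. For $E=\lambda^2\ne0$ the local solutions are $\alpha e^{\lambda w}+\beta e^{-\lambda w}$. Continuation along a loop on which $dw$ has period $\varpi$ multiplies $\alpha$ by $e^{\lambda\varpi}$ and $\beta$ by $e^{-\lambda\varpi}$. So (A) gives $e^{\lambda\varpi}=1$ for all $\lambda\neq0$, hence $\varpi=0$. Then $w$ is a nonconstant meromorphic function on $C$, and it has a pole. In (B), one of the two values is $\lambda^2\ne0$. If $\psi$ is the meromorphic solution, then $\psi'+\lambda\psi=2\lambda\alpha e^{\lambda w}$ and $\psi'-\lambda\psi=-2\lambda\beta e^{-\lambda w}$ are meromorphic, so one of $e^{\pm\lambda w}$ is. That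 is impossible at a pole of $w$. Thus (B) allows $dw$ only simple poles, (A) forbids residues, and compactness leaves no room.

Two examples on $C=\mathbb P^1$ with coordinate $s$ and $U=0$ show that the hypotheses cannot be weakened much. For $dw=ds$, property (A) holds, and $E=0$ has the meromorphic solutions $1$ and $s$: one value of $E$ in (B) is not enough. For $dw=ds/s$ the solutions $s^{\pm\lambda}$ are meromorphic whenever $\lambda$ is an integer: (B) alone is no obstruction.

\begin{proof}[Proof of Proposition~\ref{prop:obstruction}]
Assume (A) and (B). Let $p$ be a puncture, $s$ a local parameter at $p$, and write $dw=w_s\,ds$ with $w_s=s^\mu\cdot\mathrm{unit}$, $\mu\in\mathbb Z$. Since $\psi'=\psi_s/w_s$, equation \eqref{eq:schr} reads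
\begin{equation}\label{eq:local}
\psi_{ss}-\frac{w_{ss}}{w_s}\psi_s-(U+E)w_s^2\,\psi=0,\qquad \frac{w_{ss}}{w_s}=\frac\mu s+O(1).
\end{equation}

\emph{Step 1: $\mu\ge-1$, and $Uw_s^2$ has a pole of order at most two.} A priori nothing is known about $U$ at $p$; this is what (B) supplies. If $\psi\not\equiv0$ is meromorphic, then $\psi_s/\psi$ has a pole of order at most one and $\psi_{ss}/\psi$ a pole of order at most two. By \eqref{eq:local}, $(U+E)w_s^2$ has a pole of order at most two for the two values $E_1\ne E_2$ in (B). Subtracting, so does $(E_1-E_2)w_s^2$; hence $2\mu\ge-2$, and then $Uw_s^2$ has a pole of order at most two as well.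

\emph{Step 2: for every $E$, the solution $\psi$ in \textup{(A)} is meromorphic at $p$, and its order $\rho\in\mathbb Z$ satisfies}
\begin{equation}\label{eq:indicial}
\rho(\rho-1)-\mu\rho-a_E=0,
\end{equation}
\emph{where $a_E$ is the coefficient of $s^{-2}$ in $(U+E)w_s^2$.} The vector $y=(\psi,s\psi_s)$ satisfies
\[
s\,y_s=A(s)y,\qquad A=\begin{pmatrix}0&1\\ s^2(U+E)w_s^2&1+sw_{ss}/w_s\end{pmatrix},
\]
and $A$ is holomorphic at $0$ by Step 1, say $\|A\|\le K$ for $|s|\le r_0$. Along a ray $\|\partial_ry\|\le Kr^{-1}\|y\|$, so Gronwall's inequality gives $\|y(re^{i\theta})\|\le(r_0/r)^K\max_{|s|=r_0}\|y\|$. A holomorphic function on a punctured disc with polynomial growth is meromorphic. Inserting $\psi=s^\rho(c+\cdots)$, $c\ne0$, in \eqref{eq:local} and taking the coefficient of $s^{\rho-2}$ gives \eqref{eq:indicial}.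

\emph{Step 3: $\mu\ge0$.} Suppose $\mu=-1$, so $w_s=\varrho/s+\cdots$ with $\varrho\ne0$. Then $a_E=a_0+E\varrho^2$, and \eqref{eq:indicial} becomes $\rho^2=a_0+E\varrho^2$. For the value of $E$ with $a_0+E\varrho^2=\frac14$ there is no integer solution, contrary to Step 2.

\emph{Step 4.} Now $Ew_s^2$ is holomorphic at $p$, so $a_E=a_0$ and \eqref{eq:indicial} does not depend on $E$. It has at most two roots, so there is an integer $d_p\ge0$ with $\rho\ge-d_p$ for all $E$. Let $\psi_E$ be the solution in (A). All $\psi_E$ lie in the space $L$ of meromorphic functions on $C$ that are holomorphic on $C^\circ$ and have a pole of order at most $d_p$ at each puncture $p$. This space has dimension at most $1+\sum d_p$, since an element without principal parts is constant. But the $\psi_E$ are eigenvectors, with distinct eigenvalues $E$, of the linear operator $\psi\mapsto\psi''-U\psi$ on holomorphic functions on $C^\circ$. So they are infinitely many linearly independent elements of $L$, a contradiction.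
\end{proof}

\section{The umbilic leaf is an algebraic curve}\label{sec:leaf}

From here to the end of Section~\ref{sec:end}, $f$ and $n$ are as in Theorem~\ref{thm:complex}, and we \emph{assume, for contradiction, that some polynomial vanishes on $f(\Delta^2)$ but not on $\mathcal Q$.} By Lemma~\ref{lem:structure}, $f$ is an immersion and $q=q(\omega)$. The goal of this section is to produce $C$ and $dw$ from the leaf $\{\zeta=0\}$. The null curves of an algebraic surface need not be algebraic, so the umbilic is essential already here.

\begin{example}\label{ex:clifford}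
Complexify the Clifford torus $f=(\cos x,\sin x,\cos y,\sin y)/\sqrt2$ by letting $x,y\in\mathbb C$. The metric is $\frac12(dx^2+dy^2)$, so the null curves are $y=\pm ix+c$. On $y=ix+c$ we have $\sqrt2(x_1+ix_2)=e^{ix}$ and $\sqrt2(x_3+ix_4)=e^{ic}e^{-x}$. The monomials in these two functions are multiples of exponentials $e^{(ia-b)x}$ with distinct exponents, hence linearly independent. So the two functions are algebraically independent, and the null curve lies on no algebraic curve. With $n=(\cos x,\sin x,-\cos y,-\sin y)/\sqrt2$ and $z=x+iy$ the Hopf differential is $-\frac14dz^2$, which has no zeros and distinguishes no leaf.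
\end{example}

We use one principle repeatedly. Let $F$ be a holomorphic map from a connected complex manifold $X$ to a variety, and let $Y$ be the Zariski closure of $F(X)$. The preimage of a Zariski closed set is an analytic subset of $X$, and a proper analytic subset is nowhere dense and has connected complement. It follows that $Y$ is irreducible (if $Y=Y_1\cup Y_2$, one of the analytic sets $F^{-1}(Y_i)$ is all of $X$), that the preimage of a nonempty Zariski open subset of $Y$ is open, dense and connected, and that $F(\Omega)$ is Zariski dense in $Y$ for every nonempty open $\Omega\subset X$.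

\subsection*{A projective model}
Let $V\subset\mathbb C^4$ be the Zariski closure of $f(\Delta^2)$. It is irreducible and, by assumption, a proper closed subset of $\mathcal Q$, so $\dim V\le2$. Since $f$ is an immersion, two of its components are local coordinates near some point; they satisfy no polynomial relation, so $\dim V=2$.

The surface $V$ is not yet the right object, for two reasons. The normal and the two null directions are only two-valued on $V$; we remedy this by adjoining them. And the leaf $\{\zeta=0\}$ might be mapped into the singular locus; we remedy this by normalizing. View $\mathbb C^4\subset\mathbb P^4$, put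
\[
F=(f,n,[f_\zeta],[f_\omega]):\Delta^2\to\mathbb P^4\times\mathbb P^4\times\mathbb P^3\times\mathbb P^3,
\]
and let $Y$ be the Zariski closure of $F(\Delta^2)$, an irreducible projective variety.

\begin{lemma}\label{lem:dim}
$\dim Y=2$.
\end{lemma}

\begin{proof}
Let $V^0\subset V$ be the Zariski open set of smooth points $x$ at which the bilinear form is nondegenerate on $T_xV$. If $f(p)=x$ is a smooth point of $V$, then $T_xV$ contains, hence equals, the span of $f_\zeta(p),f_\omega(p)$, on which the form is nondegenerate. So $f^{-1}(V^0)$ is the preimage of the smooth locus, which is open and nonempty. Let $Y'\subset V^0\times\mathbb C^4\times\mathbb P^3\times\mathbb P^3$ be the Zariski closed subset of all $(x,\nu,\ell_1,\ell_2)$ such that $\nu\cdot\nu=1$, $\nu$ is orthogonal to $x$ and $T_xV$, and $\ell_1,\ell_2$ are null lines in $T_xV$. For $x\in V^0$ we have $T_xV\subset x^\perp$ and $x\cdot x=1$, so $\mathbb Cx\oplus T_xV$ is a nondegenerate hyperplane and there are two choices for $\nu$; and the nondegenerate plane $T_xV$ contains two null lines. So $Y'$ has finite fibers over $V^0$ and $\dim Y'\le2$. As $Y'$ contains $F(f^{-1}(V^0))$,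 which is Zariski dense in $Y$, we get $\dim Y\le2$. Equality holds because the first projection of $Y$ has dense image in $V$.
\end{proof}

Let $\pi:\widetilde Y\to Y$ be the normalization. Recall that $\widetilde Y$ is an irreducible normal projective surface; that $\pi$ is an isomorphism over a nonempty Zariski open set $Y^0\subset Y$; that for $W\subset Y$ affine open, $\pi^{-1}(W)$ is affine with coordinate ring the integral closure of $\mathcal O(W)$ in its field of fractions; and that a normal surface has only finitely many singular points. Let $M$ be the smooth locus of $\widetilde Y$, a connected complex manifold of dimension two.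

\begin{lemma}\label{lem:lift}
There is a holomorphic map $G:\Delta^2\to\widetilde Y$ with $\pi\circ G=F$. The set $Z=G^{-1}(\widetilde Y\setminus M)$ is closed and discrete, and $G:\Delta^2\setminus Z\to M$ is a local biholomorphism.
\end{lemma}

\begin{proof}
Let $W\subset Y$ be affine, open and nonempty, and let $\Omega=F^{-1}(W)$, which is connected. Pullback by $F$ is an injective ring homomorphism from $\mathcal O(W)$ to the holomorphic functions on $\Omega$, because $F(\Omega)$ is Zariski dense. It extends to a homomorphism from the field of fractions to the meromorphic functions on $\Omega$. If $a/b$ is integral over $\mathcal O(W)$, its image satisfies a monic equation with holomorphic coefficients. It is therefore locally bounded, and holomorphic by the Riemann extension theorem. Applied to finitely many generators of $\mathcal O(\pi^{-1}(W))$, whose relations are preserved, this gives a holomorphic lift $\Omega\to\pi^{-1}(W)$ of $F$. All such lifts equal $\pi^{-1}\circ F$ on the dense set $F^{-1}(Y^0)$, so they glue to $G$. Since $F$ is an immersion, $G$ is locally injective, and the preimage $Z$ of a finite set is closed and discrete.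 Off $Z$ the differential of $G$ is injective, since that of $\pi\circ G$ is, and both manifolds have dimension two.
\end{proof}

\subsection*{Rational tensors}
A rational tensor field on $M$ that vanishes on a nonempty open set vanishes identically, because $M$ is connected. So \emph{an identity between rational tensors holds on $M$ as soon as its pullback by $G$ holds.} The affine coordinates of the first two factors are rational functions on $M$ that pull back to the components of $f$ and $n$; we call them $f$ and $n$ again. They satisfy $f\cdot f=n\cdot n=1$, $f\cdot n=0$, $n\cdot df=0$. Put $g=df\cdot df$ and $\mathrm{II}=-df\cdot dn$. By Lemma~\ref{lem:structure},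
\[
G^*g=2e^hd\zeta\,d\omega,\qquad G^*\mathrm{II}=\zeta^kd\zeta^2+q(\omega)d\omega^2 .
\]
The functions $\zeta,\omega$ are not rational, but the two summands of $\mathrm{II}$ are. To see this, let $[\lambda]$ be the third component $M\to\mathbb P^3$, choose $l$ with $\lambda_l\not\equiv0$, and let $\eta_2=\sum_i(\lambda_i/\lambda_l)df_i$, a rational $1$-form. Then $G^*\eta_2=(f_\zeta\cdot df)/(f_l)_\zeta=e^hd\omega/(f_l)_\zeta$ is a nonzero meromorphic multiple of $d\omega$. The fourth component gives in the same way a rational $1$-form $\eta_1$ that pulls back to a nonzero multiple of $d\zeta$. Let $v_1,v_2$ be the dual rational vector fields, $\eta_i(v_j)=\delta_{ij}$, which correspond to multiples of $\partial_\zeta,\partial_\omega$, and put $Q_i=\mathrm{II}(v_i,v_i)\eta_i^2$. Then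
\[
G^*Q_1=\zeta^kd\zeta^2,\qquad G^*Q_2=q(\omega)d\omega^2 .
\]
In any local coordinates $(y_1,y_2)$ the Lie derivative satisfies
\begin{equation}\label{eq:lie}
L_{b\partial_{y_2}}(c\,dy_1^2)=b\,c_{y_2}dy_1^2,
\end{equation}
because $L_{b\partial_{y_2}}dy_1=d(b\,\partial_{y_2}y_1)=0$. Using this in the coordinates $(\zeta,\omega)$, we obtain the following identities on all of $M$:
\begin{equation}\label{eq:global}
\mathrm{II}=Q_1+Q_2,\qquad g(v_1,v_1)=g(v_2,v_2)=0,\qquad L_{v_2}Q_1=0,\qquad L_{v_1}Q_2=0 .
\end{equation}

\subsection*{The curve $N$}
Let $B\subset M$ be the complement of the set of points at which $Q_1$ is regular and nonzero. It is a proper Zariski closed subset. \emph{Because $k\ge1$}, it contains $G(\Lambda)$, where $\Lambda=\{\zeta=0\}\setminus Z$. Since $\Lambda$ is a connected Riemann surface, $G(\Lambda)$ lies in one irreducible component of $B$, and this component is a curve because $G$ is locally injective. Let $N\subset\widetilde Y$ be its closure, an irreducible projective curve.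

We know the geometry near the small piece $G(\Lambda)$ of $N$, and we want the same picture near all but finitely many points of $N$. The tool is the order of vanishing along $N$. Choose a smooth point $p_0$ of $N$ in $M$, a rational function $t$ that is regular at $p_0$ and generates the ideal of $N$ there, and rational functions that are regular local coordinates at $p_0$. These properties persist at all but finitely many points of $N$. Every nonzero rational function is $t^m$ times a function that is regular and nonzero at all but finitely many points of $N$. Applying this to the components of a tensor in the chosen coordinates and taking the least exponent, we get: for a rational tensor field $A\ne0$ on $M$ there is a unique integer $m=\operatorname{ord}_NA$ such that $\hat A=t^{-m}A$ is regular and nonzero at all but finitely many points of $N$. If $A$ is covariant and $m\ge0$, its restriction to $N$ is a rational tensor on $N$.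

Orders can be read off at one suitable point. The set $G(\Lambda)$ is uncountable and $q\not\equiv0$ has countably many zeros. So, given finitely many tensors $A$, there is a \emph{test point} $p=G(0,\omega_0)$ with $q(\omega_0)\ne0$ at which $N$ is smooth, $t$ is a local equation of $N$, and each $\hat A$ is regular and nonzero. Near $p$ we use $(\zeta,\omega)$ as coordinates; the smooth curve $N$ contains $\{\zeta=0\}$ and so equals it, and $t=\zeta\cdot\mathrm{unit}$. We find:
\begin{itemize}
\item $\operatorname{ord}_NQ_1=k$, $\operatorname{ord}_NQ_2=0$, $\operatorname{ord}_Ng=0$, and the nonzero components of $f,n$ have order at least $0$;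
\item $\hat\eta_1=\mathrm{unit}\cdot d\zeta$ and $\hat\eta_2=\mathrm{unit}\cdot d\omega$ near $p$, so $\operatorname{ord}_N(\hat\eta_1\wedge\hat\eta_2)=0$, and the rational $1$-form $\hat\eta_1|_N$ vanishes near $p$, hence identically.
\end{itemize}

\begin{lemma}\label{lem:charts}
There is a finite set $S\subset N$ such that each point $p$ of $N^\circ=N\setminus S$ is a smooth point of $N$ and of $\widetilde Y$ and has a neighborhood in $M$ with holomorphic coordinates $(\zeta,w)$ in which
\[
N=\{\zeta=0\},\qquad Q_1=\zeta^kd\zeta^2,\qquad Q_2=dw^2,\qquad g=2e^Hd\zeta\,dw,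
\]
with $H,f,n$ holomorphic. The germ of $\zeta$ at $p$ is unique up to a $(k+2)$-th root of unity, and the germ of $w$ up to sign and translation.
\end{lemma}

\begin{proof}
Let $S$ be a finite set off which $N$ and $\widetilde Y$ are smooth, $t$ is a local equation of $N$, the functions $f,n$ are regular, and $\hat\eta_1,\hat\eta_2,\hat\eta_1\wedge\hat\eta_2,\hat Q_1,Q_2,g$ are regular and nonzero. Let $p\notin S$. A nowhere vanishing holomorphic $1$-form on a surface is locally $\mathrm{unit}\cdot dy$: straighten a nowhere vanishing vector field in its kernel. So $\hat\eta_i=\mathrm{unit}\cdot dy_i$ with $y_i(p)=0$, and $(y_1,y_2)$ are coordinates since $\hat\eta_1\wedge\hat\eta_2\ne0$ at $p$. From $\hat\eta_1|_N=0$ we see that $y_1$ is constant on $N$ near $p$, so $N=\{y_1=0\}$ there.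

Now $Q_1=c\,dy_1^2$, being a multiple of $\eta_1^2$, and $v_2=b\,\partial_{y_2}$ with $b\not\equiv0$, since $\eta_1(v_2)=0$. By \eqref{eq:lie} and \eqref{eq:global}, $c$ depends only on $y_1$, and $c=y_1^k\cdot\mathrm{unit}$ because $\hat Q_1(p)\ne0$. Exchanging the indices, $Q_2=\tilde c(y_2)dy_2^2$ with $\tilde c(0)\ne0$. Lemma~\ref{lem:normalform} gives $\zeta(y_1)$ and, with exponent $0$, $w(y_2)$. In any chart as in the statement, $d\zeta$ is a multiple of $dy_1$ and $dw$ of $dy_2$, so $\zeta$ and $w$ are functions of $y_1$ and $y_2$ alone, and the uniqueness also follows from Lemma~\ref{lem:normalform}. Finally $g(v_i,v_i)=0$ makes $g$ a multiple of $d\zeta\,dw$, with a holomorphic coefficient that is nonzero at $p$.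
\end{proof}

In such a chart the form of $g$ gives the conditions on $f_\zeta,f_w$ in \eqref{eq:frame}. Differentiating $n\cdot df=0$ shows that $f_{\zeta\zeta}\cdot n$, $f_{\zeta w}\cdot n$, $f_{ww}\cdot n$ are the components $\zeta^k,0,1$ of $\mathrm{II}$. Lemma~\ref{lem:structure} gives
\begin{gather}
f_{ww}=H_wf_w+n,\qquad f_{\zeta w}=-e^Hf,\qquad n_w=-e^{-H}f_\zeta,\label{eq:moving}\\
H_{\zeta w}=-e^H+\zeta^ke^{-H}.\label{eq:gauss}
\end{gather}

\subsection*{The Riemann surface $C$}
The charts are canonical up to finite ambiguity and translation of $w$, so we remove the ambiguity by a finite covering. Write $H_0=H|_{\zeta=0}$. Over $p\in N^\circ$ consider the $4(k+2)$ triples consisting of a germ $\zeta$ and a germ $dw$ at $p$ as in Lemma~\ref{lem:charts}, and a square root $e^{-H_0/2}$ of the value $e^{-H_0}(p)$ that they determine. One chart at $p$ provides all germs at nearby points of $N^\circ$, so these triples form an unramified covering of $N^\circ$. Let $C^\circ$ be a connected component. Now $N^\circ$ is the complement of a finite set in a compact Riemann surface, the normalization of $N$, and a connected finite covering of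 a punctured disc is isomorphic to $s\mapsto s^e$. Filling in the punctures, we obtain a compact connected Riemann surface $C\supset C^\circ$ with $C\setminus C^\circ$ finite, which maps holomorphically onto the normalization of $N$.

On $C^\circ$ the $1$-form $dw$ (restricted to $N$) and the function $e^{-H_0/2}$ are single valued, holomorphic and nowhere zero. The square of $dw$ is the pullback of the rational differential $Q_2|_N$, so $dw$ grows at most polynomially at the punctures and is meromorphic on $C$. The components of $f|_N$ and $n|_N$ are meromorphic functions on $C$, holomorphic on $C^\circ$. With $'=d/dw$, the logarithmic derivative $H_0'$ is holomorphic on $C^\circ$, and we put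
\begin{equation}\label{eq:U}
U=\tfrac14(H_0')^2-\tfrac12H_0'' .
\end{equation}
It remains to verify (A) and (B) of Proposition~\ref{prop:obstruction} for these $C$, $dw$, $U$.

\section{The frame along the leaf}\label{sec:frame}

Restricted to the leaf, \eqref{eq:moving} is a linear system of rank four whose solutions are known to be meromorphic. We write it as a scalar equation and find that it is solved by products of solutions of \eqref{eq:schr}; this is where $U$ and the family \eqref{eq:schr} come from.

\begin{lemma}\label{lem:fourth}
Every solution of
\begin{equation}\label{eq:fourth}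
(X'''-4UX'-2U'X)'=X
\end{equation}
on a connected open subset of $C^\circ$ is the restriction of a meromorphic function on $C$.
\end{lemma}

\begin{proof}
Let $X=n'$, a vector of four meromorphic functions on $C$, and let $\phi=f_\zeta|_{\zeta=0}$. By \eqref{eq:moving}, $\phi=-e^{H_0}X$ and $\phi'=-e^{H_0}f$. Hence $f=X'+H_0'X$, and
\begin{align*}
f'&=X''+H_0'X'+H_0''X,\\
f''&=X'''+H_0'X''+2H_0''X'+H_0'''X,\\
n=f''-H_0'f'&=X'''+\big(2H_0''-(H_0')^2\big)X'+\big(H_0'''-H_0'H_0''\big)X .
\end{align*}
By \eqref{eq:U} the last line is $X'''-4UX'-2U'X$, and $n'=X$ shows that each component of $X$ solves \eqref{eq:fourth}. The components are linearly independent on every nonempty open set. Indeed, if $c\in\mathbb C^4$ and $c\cdot X=0$ there, then successively $c\cdot\phi=0$, $c\cdot f=0$, $c\cdot f'=c\cdot f''=0$ and $c\cdot n=0$; since $f,f_\zeta,f_w,n$ is a basis, $c=0$. Equation \eqref{eq:fourth} is linear of order four with leading coefficient $1$ and holomorphic coefficients, so its local solution space has dimension four. A solution therefore equals $c\cdot X$ near one point, and then on its whole connected domain.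
\end{proof}

\begin{lemma}\label{lem:product}
Let $E_0=i/2$. If $\psi_+$ and $\psi_-$ solve \eqref{eq:schr} with $E=E_0$ and $E=-E_0$, then $\psi_+\psi_-$ solves \eqref{eq:fourth}.
\end{lemma}

\begin{proof}
Put $x=\psi_+\psi_-$ and $y=\psi_+\psi_-'-\psi_+'\psi_-$. Then $x''=2Ux+2\psi_+'\psi_-'$, and
\[
x'''=2U'x+2Ux'+2(U+E_0)\psi_+\psi_-'+2(U-E_0)\psi_+'\psi_-=2U'x+4Ux'+2E_0y .
\]
Also $y'=\psi_+\psi_-''-\psi_+''\psi_-=-2E_0x$. So $(x'''-4Ux'-2U'x)'=-4E_0^2x=x$.
\end{proof}

\section{Trivial monodromy}\label{sec:monodromy}

Property (A) concerns all values of $E$, whereas algebraicity gives direct information only at $E=\pm i/2$. The additional input is that a loop in $C^\circ$ is accompanied by loops in the neighboring leaves $\zeta=\mathrm{const}$, all governed by \eqref{eq:gauss}, so that periods become holomorphic functions of $\zeta$ that satisfy differential equations with a singular point at $\zeta=0$.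

\begin{lemma}\label{lem:strip}
Let $\gamma:[0,1]\to C^\circ$ be a piecewise $C^1$ loop, and let $w(t)=\int_{\gamma|[0,t]}dw$. There are $\varepsilon>0$, a subdivision $0=t_0<\dots<t_m=1$, discs $D_j\supset w([t_{j-1},t_j])$ and holomorphic solutions $H^{(j)}$ of \eqref{eq:gauss} on $\{|\zeta|<\varepsilon\}\times D_j$ such that $e^{H^{(j)}(0,w(t))}=e^{H_0}(\gamma(t))$ for $t\in[t_{j-1},t_j]$, and, for all $|\zeta|<\varepsilon$,
\[
e^{H^{(j)}(\zeta,w(t_j))}=e^{H^{(j+1)}(\zeta,w(t_j))}\quad(1\le j<m),\qquad e^{H^{(m)}(\zeta,w(1))}=e^{H^{(1)}(\zeta,w(0))} .
\]
\end{lemma}

\begin{proof}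
Let $p_t\in N^\circ$ be the image of $\gamma(t)$. Each $p_t$ has a chart as in Lemma~\ref{lem:charts} onto a bidisc, with the germs of $\zeta$ and $dw$ prescribed by $\gamma(t)$, and this chart induces the germs prescribed by $\gamma(t')$ for $t'$ near $t$. By compactness there are a subdivision and charts $(\zeta,w_j)$ onto $\{|\zeta|<\varepsilon\}\times D_j$, with a common $\varepsilon$ after shrinking, that have the prescribed germs for all $t\in[t_{j-1},t_j]$. Translate $w_j$ so that $w_j(p_t)=w(t)$ on this interval, and let $H^{(j)}$ be the function $H$ of the $j$-th chart. At $p_{t_j}$ the $j$-th and $(j+1)$-th charts have the same germs of $\zeta$ and $dw$ and the same value of $w$, so they coincide near $p_{t_j}$. This gives the first identity for small $\zeta$, and the identity theorem gives it for $|\zeta|<\varepsilon$. Since $\gamma(1)=\gamma(0)$, the last and the first chart have the same germs of $\zeta$ and $dw$ at $p_0=p_1$, so $w_m=w_1+w(1)$ near this point, and the second identity follows in the same way.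
\end{proof}

Thus $e^H$ and $H_\zeta=e^{-H}(e^H)_\zeta$ are well-defined continuous functions of $(\zeta,t)$, holomorphic in $\zeta$, with the same values at $t=0$ and $t=1$. We write $\oint\cdots dw$ for $\int_0^1\cdots\dot w\,dt$ at fixed $\zeta$.

\subsection*{The first periods}
The simplest instance can be done by hand. Let $\beta(\zeta)=\oint e^Hdw$ and $r(\zeta)=\oint e^{-H}dw$. Integrate \eqref{eq:gauss} over the loop: the left side is the total change of $H_\zeta$, which is zero, so $\beta=\zeta^kr$. Multiply \eqref{eq:gauss} by $H_\zeta$:
\[
\tfrac12\big(H_\zeta^2\big)_w=-(e^H)_\zeta-\zeta^k(e^{-H})_\zeta ,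
\]
and integrate again: $\beta_\zeta=-\zeta^kr_\zeta$. Eliminating $\beta$ gives $kr+2\zeta r_\zeta=0$, whose solutions are the multiples of $\zeta^{-k/2}$. Since $r$ is holomorphic at $0$ and $k\ge1$, both periods vanish. These two periods are the lowest coefficients, in powers of $E$, of the off-diagonal entries of a monodromy matrix, and the argument below repeats this computation at the first coefficient that does not vanish.

\subsection*{The linear system}
Consider on $C^\circ$ the system
\begin{equation}\label{eq:system}
a'=e^{H_0}b,\qquad b'=Ee^{-H_0}a .
\end{equation}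
For a local solution put $\psi=e^{-H_0/2}a$. Then $\psi'=-\frac12H_0'\psi+e^{H_0/2}b$, and
\[
\psi''=-\tfrac12H_0''\psi-\tfrac12H_0'\big(-\tfrac12H_0'\psi+e^{H_0/2}b\big)+\tfrac12H_0'e^{H_0/2}b+E\psi=(U+E)\psi .
\]
The map $(a,b)\mapsto\psi$ is injective, hence an isomorphism between the two-dimensional local solution spaces of \eqref{eq:system} and \eqref{eq:schr}. The system makes sense on every leaf, with $H$ in place of $H_0$, and we look for a second matrix that describes how it varies with $\zeta$. Let $\sigma=\operatorname{diag}(1,-1)$ and let $e_{12},e_{21}$ be the elementary matrices, so that $[\sigma,e_{12}]=2e_{12}$, $[\sigma,e_{21}]=-2e_{21}$, $[e_{12},e_{21}]=\sigma$. Put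
\[
\mathcal A=e^He_{12}+Ee^{-H}e_{21},\qquad \mathcal B=\tfrac12H_\zeta\sigma-\tfrac12e_{21}-\frac{\zeta^k}{2E}e_{12}\quad(E\ne0).
\]
The diagonal term of $\mathcal B$ accounts for the $\zeta$-derivative of $\mathcal A$, and the other two terms produce the right side of \eqref{eq:gauss}:
\[
\big[\tfrac12H_\zeta\sigma,\mathcal A\big]=\mathcal A_\zeta,\qquad \Big[-\tfrac12e_{21}-\frac{\zeta^k}{2E}e_{12},\mathcal A\Big]=\tfrac12\big(e^H-\zeta^ke^{-H}\big)\sigma=-\tfrac12H_{\zeta w}\sigma=-\mathcal B_w .
\]
Adding, we get
\begin{equation}\label{eq:lax}
\mathcal B_w-\mathcal A_\zeta+[\mathcal B,\mathcal A]=0 .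
\end{equation}
Note that $\mathcal A$ is entire in $E$, while $\mathcal B$ has a pole at $E=0$. This mismatch is what constrains the monodromy.

\begin{proposition}\label{prop:monodromy}
For every $E\in\mathbb C$ the system \eqref{eq:system} has trivial monodromy. Consequently every local solution of \eqref{eq:schr} extends to a single-valued holomorphic function on $C^\circ$.
\end{proposition}

\begin{proof}
Fix a loop $\gamma$ and the data of Lemma~\ref{lem:strip}. For $|\zeta|<\varepsilon$ and $E\in\mathbb C$ let $\Psi(t)$ solve $\dot\Psi=\dot w\,\mathcal A\Psi$, $\Psi(0)=I$, and let $T(\zeta,E)=\Psi(1)$. The matrix $T$ is holomorphic in $(\zeta,E)$, and $\det T=1$ since $\operatorname{tr}\mathcal A=0$. The monodromy of \eqref{eq:system} along $\gamma$ is $T(0,E)$. We show that $T\equiv I$.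

\emph{The equation for $T$.} Let $E\ne0$ and $R=\Psi_\zeta-\mathcal B\Psi$, which is continuous in $t$. On each subinterval \eqref{eq:lax} gives
\[
\dot R=\dot w\big((\mathcal A_\zeta-\mathcal B_w-\mathcal B\mathcal A)\Psi+\mathcal A\Psi_\zeta\big)=\dot w\big(-\mathcal A\mathcal B\Psi+\mathcal A\Psi_\zeta\big)=\dot w\,\mathcal AR .
\]
Hence $R(t)=\Psi(t)R(0)$ with $R(0)=-\mathcal B|_{t=0}$, and at $t=1$ this reads $T_\zeta=\mathcal B|_{t=1}T-T\mathcal B|_{t=0}$. Since $\mathcal B|_{t=1}=\mathcal B|_{t=0}$, multiplying by $E$ gives
\begin{equation}\label{eq:T}
E\,T_\zeta=\big[E\mathcal B_0-\tfrac12\zeta^ke_{12},\,T\big],\qquad \mathcal B_0=\kappa\sigma-\tfrac12e_{21},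
\end{equation}
where $\kappa(\zeta)=\frac12H_\zeta|_{t=0}$ is holomorphic for $|\zeta|<\varepsilon$. By continuity \eqref{eq:T} holds for all $E$. Taking traces shows that $\operatorname{tr}T$ does not depend on $\zeta$, so the trace-free part $T^0=T-\frac12(\operatorname{tr}T)I$ also satisfies \eqref{eq:T}.

\emph{$T$ is scalar.} Expand $T^0=\sum_{j\ge0}E^jT_j(\zeta)$ with $T_j$ holomorphic and trace free, and put $T_{-1}=0$. The coefficient of $E^{j}$ in \eqref{eq:T} is
\begin{equation}\label{eq:rec}
(T_{j-1})_\zeta=[\mathcal B_0,T_{j-1}]-\tfrac12\zeta^k[e_{12},T_j] .
\end{equation}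
Suppose $T^0\not\equiv0$, and let $m$ be minimal with $T_m\not\equiv0$. For $j=m$, \eqref{eq:rec} gives $[e_{12},T_m]=0$, so $T_m=\beta e_{12}$ with $\beta\not\equiv0$. Write $T_{m+1}=-\alpha\sigma+\delta e_{12}+re_{21}$. Then
\[
[\mathcal B_0,e_{12}]=2\kappa e_{12}+\tfrac12\sigma,\qquad [e_{12},T_{m+1}]=2\alpha e_{12}+r\sigma ,
\]
so the $\sigma$- and $e_{12}$-components of \eqref{eq:rec} for $j=m+1$ are
\[
\beta=\zeta^kr,\qquad \beta_\zeta=2\kappa\beta-\zeta^k\alpha .
\]
For $j=m+2$ take the $e_{21}$-component. A commutator $[e_{12},\,\cdot\,]$ has none, and that of $[\mathcal B_0,T_{m+1}]$ is $-2\kappa r+\alpha$. So $r_\zeta=-2\kappa r+\alpha$. Substituting $\alpha=r_\zeta+2\kappa r$ and $\beta=\zeta^kr$,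
\[
k\zeta^{k-1}r+\zeta^kr_\zeta=2\kappa\zeta^kr-\zeta^k(r_\zeta+2\kappa r)=-\zeta^kr_\zeta ,
\]
that is, $kr+2\zeta r_\zeta=0$. For $r=\sum_{i\ge0}r_i\zeta^i$ this says $(k+2i)r_i=0$. \emph{Because $k\ge1$}, $r=0$, hence $\beta=0$, a contradiction. So $T^0\equiv0$.

\emph{$T=I$.} A scalar matrix of determinant one is $\pm I$, and the sign is constant by continuity in $(\zeta,E)$. At $E=0$ we have $\mathcal A=e^He_{12}$, so $T$ is upper triangular with diagonal entries $1$. Therefore $T\equiv I$.

The second statement follows from the first because $e^{-H_0/2}$ is single valued on $C^\circ$.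
\end{proof}

\begin{remark}
For $k=0$ the argument breaks down, as it must. The function $H=0$ solves \eqref{eq:gauss} with $k=0$ and satisfies the identities of Lemma~\ref{lem:strip} along a path $w(t)$ from $0$ to any $\varpi\in\mathbb C$. Here $\mathcal A$ is constant with $\mathcal A^2=E\,I$, and $T=\exp(\varpi\mathcal A)$ has trace $2\cosh(\varpi\sqrt E)$.
\end{remark}

\section{End of the proof}\label{sec:end}

\begin{proof}[Proof of Theorem~\ref{thm:complex}]
Under the assumption made at the beginning of Section~\ref{sec:leaf} we have constructed $C$, $C^\circ$, $dw$ and $U$. Property (A) of Proposition~\ref{prop:obstruction} holds by Proposition~\ref{prop:monodromy}. For (B), let $\psi_1,\psi_2$ be a basis of solutions of \eqref{eq:schr} for $E=i/2$, and let $\chi\not\equiv0$ be a solution for $E=-i/2$; all three are holomorphic on $C^\circ$ by Proposition~\ref{prop:monodromy}. By Lemmas~\ref{lem:product} and~\ref{lem:fourth}, $\psi_1\chi$ and $\psi_2\chi$ are meromorphic on $C$. So are their quotient $\tau=\psi_2/\psi_1$ and its derivative $\tau'=W/\psi_1^2$, where the Wronskian $W=\psi_1\psi_2'-\psi_1'\psi_2$ satisfies $W'=0$ and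 is a nonzero constant. Thus $\psi_1^2$ is meromorphic on $C$, so $\psi_1$ has polynomial growth at the punctures and is meromorphic on $C$. Exchanging the roles of $i/2$ and $-i/2$ gives a meromorphic solution for $E=-i/2$. Then (A) and (B) both hold, which contradicts Proposition~\ref{prop:obstruction}.
\end{proof}

Theorem~\ref{thm:main} and Corollaries~\ref{cor:answer} and~\ref{cor:class} are now proved.

\begin{remark}
The curvature of the ambient space enters through (B). On a sphere of curvature $K$ one has $f\cdot f=1/K$ and $f_{\zeta w}=-Ke^Hf$. The proof of Lemma~\ref{lem:fourth} then gives $Kf=X'+H_0'X$, the right side of \eqref{eq:fourth} becomes $KX$, and Lemma~\ref{lem:product} requires $-4E_0^2=K$. As $K\to0$ the two values $\pm E_0$ merge, and Step 1 of Proposition~\ref{prop:obstruction} is lost. In Example~\ref{ex:euclid} the square of the Hopf coefficient is $f_{zz}\cdot f_{zz}=\frac14\Phi''\cdot\Phi''=m^2z^{2m-2}$. The leaf $\zeta=0$ is parametrized by polynomials in $\omega$, and $dw^2=\pm m\,\omega^{m-1}d\omega^2$, so $w=\mathrm{const}\cdot\omega^{(m+1)/2}$ grows like a power at infinity, as in the example $dw=ds$ of Section~\ref{sec:obstruction}.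
\end{remark}

\section{Hyperbolic space}\label{sec:hyperbolic}

Theorem~\ref{thm:complex} makes no reality assumption, so it applies to other real forms of the quadric. Let $\langle x,y\rangle=-x_0y_0+x'\cdot y'$ on $\mathbb R^{1,3}$, where $x=(x_0,x')$, and let $\mathbb H^3=\{\langle x,x\rangle=-1,\ x_0>0\}$.

\begin{corollary}\label{cor:hyperbolic}
A connected minimal surface in $\mathbb H^3$ that is not totally geodesic and has an umbilic point lies in no set $\{P=0\}$ with $P$ a real polynomial not vanishing identically on $\mathbb H^3$.
\end{corollary}

\begin{proof}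
Let $X$ be the immersion, $\mathcal N$ a local unit normal and $z$ a conformal coordinate. Let $L(x_0,x')=(x_0,ix')$, so that $Lx\cdot Ly=-\langle x,y\rangle$, and put $f=LX$, $n=iL\mathcal N$. Then $f\cdot f=1$, $n\cdot n=\langle\mathcal N,\mathcal N\rangle=1$, $f_z\cdot f_{\bar z}=-\langle X_z,X_{\bar z}\rangle\ne0$, the remaining products in \eqref{eq:frame} vanish, and $f_{zz}\cdot n=-i\langle X_{zz},\mathcal N\rangle$. By Lemma~\ref{lem:structure}, $\langle X_{zz},\mathcal N\rangle dz^2$ is holomorphic and $X_{z\bar z}=\langle X_z,X_{\bar z}\rangle X$, so $X$ is real analytic. As in the proof of Theorem~\ref{thm:main}, choose $z$ with $\langle X_{zz},\mathcal N\rangle=z^k$, $k\ge1$, at the umbilic point and complexify. All hypotheses of Theorem~\ref{thm:complex} hold, with $q=-i\omega^k\not\equiv0$, except that $f_{\zeta\zeta}\cdot n=-i\zeta^k$. Substituting $\zeta=c\tilde\zeta$ with $c^{k+2}=i$ gives $f_{\tilde\zeta\tilde\zeta}\cdot n=-ic^{k+2}\tilde\zeta^k=\tilde\zeta^k$. If $P$ vanishes on the surface, then the polynomial $P\circ L^{-1}$ vanishes on $f(\Delta^2)$, hence on $\mathcal Q$ by Theorem~\ref{thm:complex}. So $P=0$ on $L^{-1}(\mathcal Q)\supset\mathbb H^3$.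
\end{proof}

\begin{thebibliography}{9}
\bibitem{HH} Lynn Heller and Sebastian Heller, \emph{Non-algebraicity of the Lawson surfaces $\xi_{k,l}$}, arXiv:2610.16853 (2026).
\end{thebibliography}
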